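# Regular polygons whose nonnegative rank exceeds the refined rectangle covering bound

## Agreement on the triangle, the square, the pentagon and the hexagon

Take a regular $n$-gon and record, for each side and each vertex, how far the vertex lies from the line through the side. This gives an $n\times n$ nonnegative matrix $S_n$. Two integers are attached to it. One is its nonnegative rank $\mathrm r_+(S_n)$, the least inner dimension of a factorization into nonnegative matrices. The other is a combinatorial lower bound $\mathrm{RRCB}(S_n)$, which looks almost only at the positions of the zeros. For a matrix with so much symmetry, the answer that one would first guess is that the lower bound is exact: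
$$\mathrm r_+(S_n)=\mathrm{RRCB}(S_n)\qquad\text{for every } n\ge3 .$$
This is stated as a conjecture in Tilman Engel, Thomas Kalinowski, Matthias Schymura, "Computing Lower Bounds on the Non-negative Rank via SAT Solvers", arXiv:2610.11950 (2026). We first test it by hand for $n=3,4,5,6$, where it holds, and then show that it is false.

Here are the definitions. Let $M\in\mathbb R_{\ge0}^{m\times p}$, and write $[t]=\{1,\dots,t\}$.

**Definition (nonnegative rank).** $\mathrm r_+(M)$ is the smallest $r$ such that $M=UV$ with $U\in\mathbb R_{\ge0}^{m\times r}$ and $V\in\mathbb R_{\ge0}^{r\times p}$.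

**Definition (rectangle covering).** A rectangle of $M$ is a set $R=I\times J$ of positions, $I\subseteq[m]$, $J\subseteq[p]$, with $M_{ij}>0$ for all $(i,j)\in R$. A rectangle covering is a finite family $R_1,\dots,R_t$ of rectangles whose union is the support $\{(i,j):M_{ij}>0\}$. For a positive entry put $C(i,j)=\{s:(i,j)\in R_s\}$.

**Definition (refined rectangle covering, Gillis and Glineur).** A rectangle covering is refined if, for all rows $i,k$ and columns $j,l$ with $M_{ij}M_{kl}>M_{il}M_{kj}$, it is not the case that $C(i,j)=C(k,l)=\{s\}$ for a single index $s$. The bound $\mathrm{RRCB}(M)$ is the minimum number of rectangles in a refined rectangle covering.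

For example, let $M=\begin{pmatrix}1&1\\1&2\end{pmatrix}$. The full $2\times2$ rectangle covers everything, but this covering is not refined: $M_{11}M_{22}=2>1=M_{12}M_{21}$ and $C(1,1)=C(2,2)=\{1\}$. The two rows, taken as two rectangles, form a refined covering, since $(1,1)$ and $(2,2)$ now lie in different rectangles, and so do $(1,2)$ and $(2,1)$. The full rectangle listed twice is refined too, because no $C(i,j)$ is a singleton. So $\mathrm{RRCB}(M)=2$. Keep the second covering in mind.

It is known that $\mathrm{RRCB}(M)\le\mathrm r_+(M)$. The reason is short. If $M=UV$ with inner dimension $r$, let $R_s=\{i:U_{is}>0\}\times\{j:V_{sj}>0\}$ for $s\in[r]$. These are rectangles and cover the support. If $C(i,j)=C(k,l)=\{s\}$, then $M_{ij}=U_{is}V_{sj}$ and $M_{kl}=U_{ks}V_{sl}$, so $M_{ij}M_{kl}=(U_{is}V_{sl})(U_{ks}V_{sj})\le M_{il}M_{kj}$; hence the covering is refined. Since also $M=M\cdot\mathrm{Id}$, for an $n\times n$ matrix we have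
$$\mathrm{RRCB}(M)\le\mathrm r_+(M)\le n. \tag{1}$$

**Definition (slack matrix).** Let $P$ be a polytope with vertices $v_1,\dots,v_p$ and irredundant facet description $P=\{x:a_i^\top x\le b_i,\ i\in[m]\}$. Its slack matrix has entries $S_{ij}=b_i-a_i^\top v_j\ge0$. Multiplying rows or columns by positive scalars changes neither $\mathrm r_+$ nor $\mathrm{RRCB}$, so the normalization of the inequalities does not matter. For $n\ge3$, $S_n$ is the slack matrix of the regular $n$-gon with vertices $(\cos(2\pi j/n),\sin(2\pi j/n))$.

Indices of vertices and facets of the $n$-gon are taken mod $n$, and facet $i$ contains exactly the vertices $i$ and $i+1$. The outer normal of facet $i$ points in direction $(2i+1)\pi/n$, so from $\cos A-\cos B=2\sin\frac{A+B}2\sin\frac{B-A}2$ we get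
$$S_{ij}=\cos\tfrac\pi n-\cos\tfrac{(2j-2i-1)\pi}n=2\sin\tfrac{\pi(j-i)}n\,\sin\tfrac{\pi(j-i-1)}n . \tag{2}$$

We now translate coverings into set systems; this language is used throughout. Given a rectangle covering $R_s=I_s\times J_s$ ($s\in[t]$) of $S_n$, put $F_j=\{s:j\in J_s\}$ and $G_i=\{s:i\in I_s\}$. Then for positive entries
$$C(i,j)=F_j\cap G_i,\qquad\text{and}\qquad F_j\cap G_i=\emptyset\iff j\in\{i,i+1\}. \tag{3}$$

**Lemma 1.** In every rectangle covering of $S_n$, the sets $F_1,\dots,F_n$ are distinct and form an antichain. More precisely, for $p\ne q$ there is a facet $i$ that contains vertex $p$ and not $q$, and for it $\emptyset\ne F_q\cap G_i\subseteq F_q\setminus F_p$.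

*Proof.* Vertex $p$ lies on the facets $p-1$ and $p$, whose other vertices are $p-1$ and $p+1$. These differ because $n\ge3$, so one of the two facets avoids $q$. For this facet $i$, (3) gives $F_p\cap G_i=\emptyset$ and $F_q\cap G_i\ne\emptyset$. $\square$

Now the small cases. By Sperner's theorem an antichain of subsets of $[t]$ has at most $\binom t{\lfloor t/2\rfloor}$ members; this is $2,3,6$ for $t=2,3,4$. For $n=3$ we need an antichain of size $3$, so $t\ge3$; for $n=4$ we need size $4$, so $t\ge4$. With (1), $\mathrm{RRCB}(S_n)=\mathrm r_+(S_n)=n$ for $n=3,4$.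

Let $n\in\{5,6\}$. Then $t\ge4$; suppose $t=4$. An antichain of at least $5$ subsets of $[4]$ consists of $2$-sets: if it contains a singleton $\{x\}$, its other members form an antichain in $[4]\setminus\{x\}$, so there are at most $3$ of them; a $3$-set is excluded by taking complements, and $\emptyset$ or $[4]$ can only be alone. So $F_i\ne F_{i+1}$ are $2$-sets and $|F_i\cup F_{i+1}|\ge3$. The set $G_i$ avoids this union and is not empty, so $G_i=\{x_i\}$ for a single $x_i$. By (3), $x_i$ is missing from exactly two of the sets $F_j$, namely $F_i$ and $F_{i+1}$. Hence $x_i$ determines the facet $i$, and we get an injection of $n\ge5$ facets into $[4]$, which is impossible. So $\mathrm{RRCB}(S_5),\mathrm{RRCB}(S_6)\ge5$. For the pentagon, (1) gives $\mathrm{RRCB}(S_5)=\mathrm r_+(S_5)=5$.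

For the hexagon, (2) with $j-i=2,3,4,5$ gives the values $\frac{\sqrt3}2,\sqrt3,\sqrt3,\frac{\sqrt3}2$. After scaling,
$$S_6\sim\begin{pmatrix}0&0&1&2&2&1\\1&0&0&1&2&2\\2&1&0&0&1&2\\2&2&1&0&0&1\\1&2&2&1&0&0\\0&1&2&2&1&0\end{pmatrix}.$$
Consider the five nonnegative rows $T_1=(0,0,0,1,2,1)$, $T_2=(1,2,1,0,0,0)$, $Q_1=(1,0,0,0,0,1)$, $Q_2=(0,1,0,0,1,0)$, $Q_3=(0,0,1,1,0,0)$. The rows of the matrix are, from top to bottom, $T_1+Q_3$, $T_1+Q_1$, $2Q_1+Q_2$, $T_2+Q_1$, $T_2+Q_3$, $2Q_3+Q_2$. So $\mathrm r_+(S_6)\le5$, and $\mathrm{RRCB}(S_6)=\mathrm r_+(S_6)=5$. The guess holds here even though the common value is no longer $n$.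

## The two growth rates

Small cases say nothing about growth. Lemma 1 already gives $n\le2^t$, so a covering needs at least $\log_2 n$ rectangles. For $\mathrm r_+$ we shall derive a larger lower bound from polytope theory: about $\log_\varphi n$ with $\varphi=\frac{1+\sqrt5}2$, which is $1.4404\ldots$ times $\log_2n$. So the guess must fail if $\mathrm{RRCB}(S_n)$ is close to $\log_2n$. This is what happens.

**Theorem 1.** For every $n\ge2^{128}$, $\mathrm{RRCB}(S_n)<\mathrm r_+(S_n)$. Also $\mathrm{RRCB}(S_{2^{96}})\le137<139\le\mathrm r_+(S_{2^{96}})$.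

**Theorem 2.** $\mathrm{RRCB}(S_n)=\log_2n+\frac32\log_2\log_2n+O(\log\log\log n)$. More precisely, $\mathrm{RRCB}(S_n)\ge\log_2n+\frac32\log_2\log_2n-O(1)$. Consequently
$$\liminf_{n\to\infty}\mathrm r_+(S_n)/\mathrm{RRCB}(S_n)\ \ge\ 1/\log_2\varphi=1.4404\ldots$$

It is not claimed that $2^{96}$ is the smallest counterexample, nor that the error term $O(\log\log\log n)$ in the upper bound is optimal.

## Lucas numbers bound the number of vertices

Let $F_r$ and $L_r$ be the Fibonacci and Lucas numbers, with $F_1=F_2=1$ and $L_r=F_{r+1}+F_{r-1}$. (Fibonacci numbers carry numerical indices in this section only; elsewhere $F$ denotes a set.) We use $L_r=\varphi^r+(-1/\varphi)^r<\varphi^r+1$ for $r\ge1$, that $L_r$ is increasing for $r\ge1$, and $\sum_k\binom{m-k}k=F_{m+1}$. The last identity follows by induction: Pascal's rule gives the recursion $s_m=s_{m-1}+s_{m-2}$ for the left side, and $s_0=s_1=1$.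

**Lemma 2.** If $r=\mathrm r_+(S_n)$, then $n\le L_r<\varphi^r+1$.

*Proof.* **Step 1. Turn a factorization into a polytope with few facets that projects onto the $n$-gon.** Let $P$ be the $n$-gon and $S_n=UV$ with inner dimension $r$ minimal, so $U$ has no zero column. Put
$$Q=\{(x,y)\in\mathbb R^2\times\mathbb R^r:\ b_i-a_i^\top x=(Uy)_i\ \text{for all }i,\ y\ge0\},\qquad\pi(x,y)=x .$$
If $(x,y)\in Q$, then $b_i-a_i^\top x\ge0$ for all $i$, so $x\in P$. Conversely, $(v_j,V_{\cdot j})\in Q$ for every $j$, and $Q$ is convex, so $\pi(Q)=P$. Further, $Q$ is bounded: if $(x,y)$ is a recession direction, then $y\ge0$ and $a_i^\top x=-(Uy)_i\le0$ for all $i$, so $x$ is a recession direction of the bounded set $P$ and $x=0$. Then $Uy=0$ with $y\ge0$ and no zero column in $U$, so $y=0$. Hence $Q$ is a polytope. Its dimension $d$ is at least $2$, and its number $f$ of facets is at most $r$, since each facet comes from one of the inequalities $y_s\ge0$.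

**Step 2. Count vertices.** The sets $\pi^{-1}(v_j)\cap Q$ are nonempty, pairwise disjoint faces of $Q$, being preimages of faces of $P$. Each contains a vertex of $Q$, so $Q$ has at least $n$ vertices. McMullen's Upper Bound Theorem (1970), in its dual form, bounds the number of vertices of a $d$-polytope with $f$ facets:
$$n\le\binom{f-\lceil d/2\rceil}{\lfloor d/2\rfloor}+\binom{f-1-\lceil(d-1)/2\rceil}{\lfloor(d-1)/2\rfloor}.$$

**Step 3. Bound this independently of $d$.** For $d=2k$ the bound is $\binom{f-k}k+\binom{(f-2)-(k-1)}{k-1}\le F_{f+1}+F_{f-1}=L_f$. For $d=2k+1$ it is $2\binom{(f-1)-k}k\le2F_f$. Since $f\ge d+1\ge3$, we have $F_f=F_{f-1}+F_{f-2}\le2F_{f-1}$, so $2F_f\le F_f+2F_{f-1}=F_{f+1}+F_{f-1}=L_f$. Finally $L_f\le L_r$. $\square$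

So $\mathrm r_+(S_n)\ge\log_\varphi(n-1)$. We also need a numerical bound on $\log_2\varphi$. Since $L_{18}=5778$ and $L_{36}=L_{18}^2-2=33385282<33554432=2^{25}$, and $\varphi^{36}<L_{36}$,
$$\log_2\varphi<25/36<0.69445. \tag{4}$$

## Why listing every rectangle twice is not enough

To beat Lemma 2 we need refined coverings with few rectangles. The refinedness condition involves the actual numbers in $S_n$, but there is a way to avoid it: if every positive entry is covered at least twice, no $C(i,j)$ is a singleton, and the covering is refined whatever the entries are.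

The obvious way to cover twice is to take a covering with few rectangles and list each rectangle twice. If the covering has $t$ rectangles, then $t\ge\log_2n$ by Lemma 1, so the doubled one has at least $2\log_2n$. The lower bound to be beaten is $\log_\varphi(n-1)=1.4404\ldots\cdot\log_2(n-1)$. Since $2>1.4404\ldots$, a doubled covering never gets below it. So we need coverings in which every positive entry lies in at least two rectangles, and whose total number is still $(1+o(1))\log_2n$. The extra coverage must be paid for by lower-order terms only.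

## Double representations of paths and cycles

In the language of (3) the task becomes a problem about graphs.

**Definition (double representation).** Let $\Gamma$ be a finite simple graph. A double representation of $\Gamma$ in a $t$-set $\Omega$ assigns sets $F_v,G_e\subseteq\Omega$ to the vertices and edges, with $F_v\cap G_e=\emptyset$ if $v\in e$ and $|F_v\cap G_e|\ge2$ if $v\notin e$. The least such $t$ is $\delta(\Gamma)$.

When $F_v\cap G_e$ has at least two elements we say that $G_e$ hits $v$ at least twice; when it is empty, $G_e$ misses $v$. Let $P_n,C_n$ be the path and the cycle on $n$ vertices. For example, $\delta(P_3)=4$: take $F_1=\{1,2\}=G_{23}$, $F_2=\emptyset$, $F_3=\{3,4\}=G_{12}$. Fewer than four elements do not suffice, since $F_1\cap G_{23}$ and $F_3\cap G_{12}$ each have at least two elements and are disjoint, as $G_{12}$ misses $F_1$. Restricting a representation to an initial segment gives $\delta(P_n)\le\delta(P_{n'})$ for $n\le n'$.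

**Lemma 3.** For $n\ge3$: $\mathrm{RRCB}(S_n)\le\delta(C_n)\le\delta(P_n)+2$.

*Proof.* Take a double representation of $C_n$ in a $t$-set, with edge $i=\{i,i+1\}$, and put $R_s=\{i:s\in G_i\}\times\{j:s\in F_j\}$ for $s\in\Omega$. Then $(i,j)\in R_s$ exactly when $s\in F_j\cap G_i$. This intersection is empty exactly when $j\in\{i,i+1\}$, that is, when $S_{ij}=0$; otherwise it has at least $2$ elements. So the $R_s$ are rectangles, they cover the support, and no $C(i,j)$ is a singleton. The covering is refined.

For the second inequality, take a double representation of the path $1,\dots,n$, add two new elements $\omega_1,\omega_2$ to $F_j$ for all $j\ne1,n$, and put $G_{\{n,1\}}=\{\omega_1,\omega_2\}$. The old sets $G_e$ do not contain the new elements, so nothing changes for the old edges; the new edge misses $1$ and $n$ and hits all other vertices twice. $\square$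

Only the zero pattern of $S_n$ entered here, so upper bounds obtained in this way hold for slack matrices of all convex $n$-gons.

It remains to represent long paths. To be economical, the vertex sets should be almost all the $k$-subsets of a $b$-set with $k=\lfloor b/2\rfloor$, since there are about $2^b$ of them up to a factor $\sqrt b$. For an edge to miss its two endpoints and still hit much, the two sets should overlap as much as possible.

**Lemma 4.** For $1\le k\le m$ the $k$-subsets of $[m]$ can be listed so that consecutive sets satisfy $|B_{c+1}\setminus B_c|=1$, starting with $\{1,\dots,k\}$ and ending with $\{1,\dots,k-1,m\}$.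

*Proof.* Induction on $m$. For $k=1$ list $\{1\},\{2\},\dots,\{m\}$; for $k=m$ there is one set. For $2\le k\le m-1$ list first the $k$-subsets of $[m-1]$ in this way, ending at $\{1,\dots,k-1,m-1\}$. Then list the $(k-1)$-subsets of $[m-1]$ in reversed order, each with $m$ added. The unreversed list runs from $\{1,\dots,k-1\}$ to $\{1,\dots,k-2,m-1\}$, so this second part starts with $\{1,\dots,k-2,m-1,m\}$ and ends with $\{1,\dots,k-1,m\}$. At the junction, $k-1$ is exchanged for $m$ (note $k-1<m-1$). $\square$

For $m=4$, $k=2$ the list is $12,\,23,\,13,\,34,\,24,\,14$.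

Now try one vertex per $k$-set: vertex $c$ gets $F_c=B_c$. The set of edge $\{c,c+1\}$ must avoid $W_c=B_c\cup B_{c+1}$, so at best it is $[b]\setminus W_c$, and it meets $B_x$ in $B_x\setminus W_c$. But $W_c$ has $k+1$ elements and contains $k+1$ of the $k$-sets, not just two. Already for $b=4$ the set $W_1=\{1,2,3\}$ contains $B_1=12$, $B_2=23$ and also $B_3=13$, and the edge $\{1,2\}$ misses vertex $3$. This is where the plain construction stops working. One could give the vertices additional labels, but the edge must avoid the labels of both endpoints, so a label would have to stick out of the union of two others.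

The way around this is to use each $k$-set for two vertices. Copy $c$ is an edge whose endpoints both carry $B_c$, and consecutive copies are linked by a joint edge. Every edge then has something that its endpoints share exactly. A copy edge avoids only $B_c$, not a union; the few dangerous sets $B_x$ with $|B_x\setminus B_c|=1$ are treated with a checksum $E_c$ that both endpoints share. A joint edge has to avoid the union $W_c$, but its two endpoints carry one common label $D_c$, attached to the joint. Checksums and labels cost only $O(\log b)$ elements.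

## Checksums, joint labels, and a path on $2\binom{b}{\lfloor b/2\rfloor}$ vertices

**Lemma 5.** For $a\ge1$ there are at least $\binom a{\lfloor a/2\rfloor}/a$ subsets of $[a]$, all of size $\lfloor a/2\rfloor$, with $|D\setminus D'|\ge2$ for all distinct $D,D'$ among them.

*Proof.* Sort the $\lfloor a/2\rfloor$-sets into $a$ classes by their element sum mod $a$, and take the largest class. Distinct sets of equal size have $|D\setminus D'|\ge1$. If $|D\setminus D'|=1$, then $D'=(D\setminus\{x\})\cup\{y\}$ with $x\ne y$ in $[a]$, and the sums differ by $y-x\not\equiv0$ mod $a$. So within a class $|D\setminus D'|\ge2$. $\square$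

For instance, for $a=4$ the six $2$-sets have sums mod $4$ equal to $3,0,1,1,2,3$ for $12,13,14,23,24,34$; the class of $3$ is $\{12,34\}$, and the class of $1$ is $\{14,23\}$.

Fix the following data for the rest of the construction. Let $b\ge2$, $k=\lfloor b/2\rfloor$, $N=\binom bk$. Let $B_1,\dots,B_N$ be the $k$-subsets of $[b]$ in the order of Lemma 4, and $W_c=B_c\cup B_{c+1}$ for $1\le c\le N-1$, so $|W_c|=k+1$. Let
$$Z=(k+1)+(b-k-1)\binom{k+1}2 .$$
This is the number of $k$-sets $X\subseteq[b]$ with $|X\setminus W_c|\le1$: there are $k+1$ inside $W_c$, and $(b-k-1)\binom{k+1}{k-1}$ with exactly one element outside. Let $a_0$ and $a$ satisfy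
$$\binom{a_0}{\lfloor a_0/2\rfloor}\ge b,\qquad\binom a{\lfloor a/2\rfloor}\ge a(4Z-3),$$
and let $\Omega_0,\Omega_1$ be disjoint sets with $|\Omega_0|=a_0$, $|\Omega_1|=a$, disjoint from $[b]$.

**Step 1. Checksums, to separate $B_c$ from the sets at distance one.** Choose distinct $\lfloor a_0/2\rfloor$-subsets of $\Omega_0$, one for each residue mod $b$, and let $E_c$ be the one assigned to $\sum_{x\in B_c}x$ mod $b$. Then
$$|B_x\setminus B_c|+|E_x\setminus E_c|\ge2\qquad(x\ne c). \tag{5}$$
Indeed $|B_x\setminus B_c|\ge1$. If it equals $1$, the two sums differ by the difference of two distinct elements of $[b]$, so they differ mod $b$; then $E_x\ne E_c$ have equal size and $|E_x\setminus E_c|\ge1$.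

**Step 2. Joint labels, to separate a joint from all copies that come too close to $W_c$.** Consider joints $0,1,\dots,N$; the joints incident to copy $x\in[N]$ are $x-1$ and $x$. (Joints $1,\dots,N-1$ will become edges; $0$ and $N$ only serve as names for the labels at the two ends.) For $1\le c\le N-1$ draw an arc $c\to c'$ to each $c'\ne c$ that is incident to some copy $x$ with $|B_x\setminus W_c|\le1$. There are exactly $Z$ such copies $x$, each incident to two joints. Among them are $x=c$ and $x=c+1$, both incident to $c$ itself, so the out-degree of $c$ is at most $2Z-2$. Joints $0$ and $N$ have no outgoing arcs.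

Forget directions. Any $h$ joints span at most $(2Z-2)h$ edges, hence there is a joint among them with degree at most $4Z-4$ inside the induced subgraph. Removing such a vertex, coloring the rest by induction, and putting it back, we see that the joints have a proper coloring with $4Z-3$ colors. Lemma 5 supplies at least $4Z-3$ subsets of $\Omega_1$; assign one to each color, distinct ones to distinct colors, and let $D_c$ be the set of the color of joint $c$. So for two joints either $D_c=D_{c'}$ or $|D_c\setminus D_{c'}|\ge2$, and joined joints are of the second kind. Two consequences follow. First,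
$$\text{if } c'\ne c,\ 1\le c\le N-1,\ D_{c'}=D_c \text{ and } x \text{ is incident to } c',\ \text{ then } |B_x\setminus W_c|\ge2, \tag{6}$$
since otherwise there would be an arc $c\to c'$. Second,
$$D_{c-1}\ne D_c\qquad(1\le c\le N). \tag{7}$$
For $c\le N-1$ there is the arc $c\to c-1$ because of $x=c$: $B_c\subseteq W_c$, and joint $c-1$ is incident to copy $c$. For $c=N$ there is the arc $N-1\to N$ because of $x=N$ (note $N\ge2$).

**Proposition 1.** $\delta(P_{2N})\le b+a_0+a$.

*Proof.* Let the path be $w_1,\dots,w_{2N}$ and $\Omega=[b]\sqcup\Omega_0\sqcup\Omega_1$. The vertices $w_{2c-1},w_{2c}$ form copy $c$. Put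
$$F_{w_{2c-1}}=B_c\cup E_c\cup D_{c-1},\qquad F_{w_{2c}}=B_c\cup E_c\cup D_c .$$

**Step 1. Copy edges $\{w_{2c-1},w_{2c}\}$.** Put $G=([b]\setminus B_c)\cup(\Omega_0\setminus E_c)$. It misses both endpoints. Every other vertex lies in a copy $x\ne c$ and is hit in $(B_x\setminus B_c)\cup(E_x\setminus E_c)$, at least twice by (5).

**Step 2. Joint edges $\{w_{2c},w_{2c+1}\}$, $1\le c\le N-1$.** The endpoints carry $B_c,E_c,D_c$ and $B_{c+1},E_{c+1},D_c$. Put $G=([b]\setminus W_c)\cup(\Omega_1\setminus D_c)$; it misses both. Any other vertex has $\Omega_1$-part $D_{c'}$ with $c'\ne c$ and lies in a copy $x$ incident to $c'$, because the label index $c$ occurs only at $w_{2c}$ and $w_{2c+1}$. If $D_{c'}\ne D_c$, then $|D_{c'}\setminus D_c|\ge2$ and the vertex is hit at least twice in $\Omega_1$. If $D_{c'}=D_c$, it is hit at least twice in $[b]$ by (6). $\square$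

One can watch the mechanism for $b=2$, where a smaller $\Omega_1$ works. Here $B_1=\{1\}$, $B_2=\{2\}$; take $E_1,E_2$ to be the two singletons of a $2$-set $\Omega_0$, and $D_0=D_2$, $D_1$ the two halves of a $4$-set $\Omega_1$. The edge $\{w_1,w_2\}$ has $G=\{2\}\cup E_2$, which is contained in $F_{w_3}$ and $F_{w_4}$. The edge $\{w_3,w_4\}$ is symmetric. The joint edge $\{w_2,w_3\}$ has $G=\Omega_1\setminus D_1=D_0$, which is contained in $F_{w_1}$ and $F_{w_4}$. This represents $P_4$ with $8$ elements.

Next we need explicit sizes. The bound $\binom{2m}m\ge\frac{4^m}{2\sqrt m}$ for $m\ge1$ holds with equality for $m=1$; in the induction step the left side is multiplied by $\frac{2(2m+1)}{m+1}$, the right side by $4\sqrt{\frac m{m+1}}$, and $2m+1\ge2\sqrt{m(m+1)}$. For $m=2h$ this gives $\binom m{h}\ge2^m/\sqrt{2m}$ if $h\ge1$, and for $m=2h-1$ it gives $\binom m{h-1}=\frac12\binom{2h}h\ge2^m/\sqrt{4h}$. So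
$$\binom m{\lfloor m/2\rfloor}\ge\frac{2^m}{\sqrt{2(m+1)}}\qquad(m\ge0). \tag{8}$$

We also record, for $b\ge5$,
$$4Z\le\tfrac{b^3}2 . \tag{9}$$
Since $b-k-1\le k\le b/2$, we have $4Z=4(k+1)+2(b-k-1)k(k+1)\le2(k+1)(k^2+2)\le(b+2)\big(\tfrac{b^2}4+2\big)=\tfrac{b^3}4+\tfrac{b^2}2+2b+4$. So (9) follows from $\frac{b^3}4\ge\frac{b^2}2+2b+4$. At $b=5$ this reads $31.25\ge26.5$, and the difference of the two sides has derivative $\frac34b^2-b-2>0$ for $b\ge5$.

**Corollary 1.** If $\beta\ge7$ is an integer and $5\le b\le2^\beta$, then $\delta(P_n)\le b+6\beta$ for all $n\le2\binom b{\lfloor b/2\rfloor}$.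

*Proof.* Take $a_0=2\beta$ and $a=4\beta$. Then $\binom{2\beta}\beta=\prod_{i=1}^\beta\frac{\beta+i}i\ge2^\beta\ge b$. By (9), $4Z-3\le2^{3\beta-1}$, and
$$\frac1{4\beta}\binom{4\beta}{2\beta}\ge\frac{2^{4\beta}}{8\beta\sqrt{2\beta}}\ge2^{3\beta-1},$$
provided that $2^\beta\ge4\beta\sqrt{2\beta}$. At $\beta=7$ this is $128>104.8$. When $\beta\ge7$ grows by one, the left side doubles and the right side grows by the factor $(1+1/\beta)^{3/2}\le(8/7)^{3/2}<2$. So Proposition 1 applies and gives $\delta(P_{2N})\le b+2\beta+4\beta$; shorter paths follow by restriction. $\square$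

## Inequality at $2^{96}$ and from $2^{128}$ on

*Proof of Theorem 1.* **Step 1. The case $n=2^{96}$.** Take $b=100$, $k=50$. Then $Z=51+49\cdot1275=62526$ and $4Z-3=250101$. Take $a_0=9$, since $\binom94=126\ge100$, and $a=26$, since $\binom{26}{13}=10400600\ge6502626=26\cdot250101$. The path has $2N=2\binom{100}{50}\ge2^{100}/\sqrt{50}>2^{97}$ vertices. Proposition 1, restriction and Lemma 3 give $\mathrm{RRCB}(S_{2^{96}})\le100+9+26+2=137$.

On the other side, by (4), $L_{138}<\varphi^{138}+1<2^{138\cdot25/36}+1<2^{95.84}+1<2^{96}$. If $\mathrm r_+(S_{2^{96}})\le138$ held, Lemma 2 and monotonicity of $L_r$ would give $2^{96}\le L_{138}$. So $\mathrm r_+(S_{2^{96}})\ge139$.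

**Step 2. All $n\ge2^{128}$: an upper bound for $\mathrm{RRCB}$.** Let $b$ be minimal with $2\binom b{\lfloor b/2\rfloor}\ge n$. For $b\ge1$, Pascal's rule writes the middle binomial coefficient as a sum of (at most) two entries of row $b-1$, so $2\binom b{\lfloor b/2\rfloor}\le2^b$, strictly if $b\ge3$. Hence $b\ge129$. Let $\beta=\lceil\log_2b\rceil\ge8$ and $t=b+6\beta+2\ge179$. Lemma 3 and Corollary 1 give $\mathrm{RRCB}(S_n)\le t$.

**Step 3. Show that $n>2^{0.695t}$.** By minimality of $b$ and (8), $n>2\binom{b-1}{\lfloor(b-1)/2\rfloor}\ge2^b/\sqrt{2b}$, so $\log_2n>b-\frac12-\frac12\log_2b\ge b-\frac12-\frac\beta2$. The inequality $b-\frac12-\frac\beta2\ge0.695(b+6\beta+2)$ is equivalent to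
$$0.305\,b\ge1.89+4.67\beta .$$
For $\beta=8$ we have $b\ge129$ and $39.345\ge39.25$. For $\beta\ge9$ we have $b>2^{\beta-1}$, and it suffices that $0.305\cdot2^{\beta-1}\ge1.89+4.67\beta$. At $\beta=9$ this is $78.08\ge43.92$; with each increase of $\beta$ the left side doubles and the right side less than doubles. So $n>2^{0.695t}$.

**Step 4. Compare with $L_t$.** By (4) and $t\ge179$, $(0.695-\log_2\varphi)\,t\ge0.00055\cdot179\ge0.098$. Since $2^{0.098}\ge1+0.098\ln2\ge1.06$,
$$n>2^{0.695t}\ge1.06\,\varphi^t\ge\varphi^t+1>L_t .$$
By Lemma 2 and monotonicity, $\mathrm r_+(S_n)\le t$ would imply $n\le L_t$. So $\mathrm r_+(S_n)>t\ge\mathrm{RRCB}(S_n)$. $\square$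

So the first guess is wrong: equality fails for $n=2^{96}$ and for every $n\ge2^{128}$.

## Long paths inside the copies: the upper bound $\log_2 n+\frac32\log_2\log_2 n$

How good is Proposition 1 asymptotically? With the smallest admissible sizes, $a_0$ is about $\log_2b$ and $a$ about $3\log_2b$, so it uses about $b+4\log_2b$ elements for $\log_2(2N)\approx b-\frac12\log_2b$. This gives $\log_2n+\frac92\log_2\log_2n$ to this order. To reach the coefficient $\frac32$ we must gain $3\log_2b$. The set $\Omega_1$ has about $3\log_2b$ elements and so is large enough to represent a path on about $b^3$ vertices by itself, up to factors of lower order. So put such a path into each copy, using the same $\Omega_1$ a second time. A constant number of marker elements tells the two uses apart.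

**Proposition 2.** With the data fixed before Proposition 1, assume also $\delta(P_{L+2})\le a$ with $L\ge1$. Then $\delta(P_{N(L+4)})\le b+a_0+a+8$.

*Proof.* **Step 1. What the inner path provides.** Take a double representation of a path $0,1,\dots,L+1$ in $\Omega_1$ and let $C_p$ $(1\le p\le L)$ be its vertex sets. The set of edge $\{p,p+1\}$ misses $p$ and $p+1$ and hits $r$ at least twice, so
$$|C_r\setminus(C_p\cup C_{p+1})|\ge2\qquad(r\ne p,p+1). \tag{10}$$
Moreover
$$|C_r\setminus C_p|\ge2\qquad(r\ne p\text{ in }[L]): \tag{11}$$
in the longer path $p$ has two neighbors, so some edge contains $p$ and not $r$, and its set misses $p$ and hits $r$ at least twice. This is why the two extra vertices $0$ and $L+1$ were included.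

**Step 2. The vertex sets.** Let $\Lambda,H^-,H^+,X$ be disjoint new $2$-element sets (markers) and $\Omega=[b]\sqcup\Omega_0\sqcup\Omega_1\sqcup\Lambda\sqcup H^-\sqcup H^+\sqcup X$. Copy $c$ is the path
$$\ell_c^-,\ h_c^-,\ p_{c,1},\dots,p_{c,L},\ h_c^+,\ \ell_c^+$$
with two leaves $\ell_c^\pm$, two hubs $h_c^\pm$ and $L$ trunk vertices, and $\ell_c^+$ is joined to $\ell_{c+1}^-$. Altogether this is a path on $N(L+4)$ vertices. A vertex of copy $c$ gets $F=B_c\cup E_c\cup(\text{base part})$, where the base parts are
$$\ell_c^-:\ \Lambda\cup D_{c-1},\qquad\ell_c^+:\ \Lambda\cup D_c,\qquad h_c^\pm:\ H^\pm,\qquad p_{c,r}:\ X\cup C_r .$$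
Elements outside $[b]\sqcup\Omega_0$ are called base elements.

**Step 3. Edges inside copy $c$.** Let $G$ consist of $[b]\setminus B_c$, of $\Omega_0\setminus E_c$, and of all base elements that lie in neither endpoint's base part. The endpoints are missed. Vertices of other copies are hit at least twice by (5). For the other vertices of copy $c$ we look at each kind of edge.

For the edge $\{\ell_c^-,h_c^-\}$ the base elements in $G$ are $H^+\cup X\cup(\Omega_1\setminus D_{c-1})$. Trunk vertices are hit in $X$, the hub $h_c^+$ in $H^+$, and the leaf $\ell_c^+$ in $D_c\setminus D_{c-1}$, which has at least two elements by (7). The edge $\{\ell_c^+,h_c^+\}$ is symmetric, with $D_{c-1}\setminus D_c$.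

For the edge $\{h_c^-,p_{c,1}\}$ the base elements in $G$ are $\Lambda\cup H^+\cup(\Omega_1\setminus C_1)$. Leaves are hit in $\Lambda$, the hub $h_c^+$ in $H^+$, and the trunk vertices $p_{c,r}$ with $r\ne1$ in $C_r\setminus C_1$, at least twice by (11). The edge $\{p_{c,L},h_c^+\}$ is symmetric.

For the edge $\{p_{c,r},p_{c,r+1}\}$ the base elements in $G$ are $\Lambda\cup H^-\cup H^+\cup(\Omega_1\setminus(C_r\cup C_{r+1}))$. Leaves and hubs are hit in their markers, the other trunk vertices at least twice in $\Omega_1$ by (10).

**Step 4. Joint edges $\{\ell_c^+,\ell_{c+1}^-\}$, $1\le c\le N-1$.** Let $G$ be $[b]\setminus W_c$ together with all base elements outside $\Lambda\cup D_c$. The endpoints have base part $\Lambda\cup D_c$ and $[b]$-parts inside $W_c$, and $G$ contains nothing of $\Omega_0$; so they are missed. Trunk vertices and hubs of all copies are hit in $X$ and $H^\pm$. Any other leaf has $\Omega_1$-part $D_{c'}$ with $c'\ne c$ and lies in a copy incident to $c'$. It is hit at least twice in $\Omega_1$ if $D_{c'}\ne D_c$, and otherwise at least twice in $[b]$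 by (6). $\square$

*Proof of the upper bound in Theorem 2.* **Step 1. Choose the parameters for a given large $b$.** Let $a_0$ be minimal with $\binom{a_0}{\lfloor a_0/2\rfloor}\ge b$. By minimality and (8), $2^{a_0-1}/\sqrt{2a_0}<b$, so $a_0\le\log_2b+\frac12\log_2a_0+\frac32$ and hence $a_0\le\log_2b+O(\log\log b)$.

Let $a$ be minimal with $\binom a{\lfloor a/2\rfloor}\ge ab^3/2$; by (9) this is at least $a(4Z-3)$, so the fixed data are admissible. From $2^a\ge ab^3/2$ we get $a\ge3\log_2b-1$. By minimality and (8), $2^{a-1}/\sqrt{2a}<(a-1)b^3/2$, so $a\le3\log_2b+\frac32\log_2a+O(1)$. Hence $a=3\log_2b+O(\log\log b)$.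

Let $\beta'=\lceil\log_2a\rceil$, $b'=a-6\beta'$ and $L+2=2\binom{b'}{\lfloor b'/2\rfloor}$. For large $b$ we have $\beta'\ge7$, $5\le b'\le a\le2^{\beta'}$ and $L\ge1$. Corollary 1, applied to $b'$ and $\beta'$, gives $\delta(P_{L+2})\le b'+6\beta'=a$. So Proposition 2 applies.

**Step 2. Measure the path obtained.** By (8), $\log_2(L+4)\ge b'-O(\log b')\ge a-O(\log a)=3\log_2b-O(\log\log b)$, and $\log_2N\ge b-\frac12\log_2b-O(1)$. With $n_b=N(L+4)$,
$$\log_2n_b\ge b+\tfrac52\log_2b-O(\log\log b). \tag{12}$$
By Proposition 2 and Lemma 3, for all $3\le n\le n_b$,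
$$\mathrm{RRCB}(S_n)\le b+a_0+a+10\le b+4\log_2b+O(\log\log b). \tag{13}$$

**Step 3. Invert.** Let $b_*$ be a threshold beyond which all of the above holds. For large $n$ let $b\ge b_*$ be minimal with $n_b\ge n$. Then $b>b_*$ and $n>n_{b-1}$, so (12) for $b-1$ gives $\log_2n\ge b+\frac52\log_2b-O(\log\log b)$. Since $b\to\infty$ as $n\to\infty$, this yields $b\le\log_2n$ for large $n$. Inserting it in (13),
$$\mathrm{RRCB}(S_n)\le\log_2n+\tfrac32\log_2b+O(\log\log b)\le\log_2n+\tfrac32\log_2\log_2n+O(\log\log\log n). \qquad\square$$

## Noncrossing chords: few entries are covered only once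

Now let $R_s=I_s\times J_s$ $(s\in[t])$ be any refined rectangle covering of $S_n$, with $F_j,G_i$ as in (3). Lemma 1 with Sperner's theorem gives $n\le\binom t{\lfloor t/2\rfloor}$, which is of order $2^t/\sqrt t$. This yields $t\ge\log_2n+\frac12\log_2\log_2n-O(1)$, so a factor $t$ is missing in the bound on $n$. Suppose that $|F_q\setminus F_p|\ge2$ held for all $p\ne q$, and that all $F_p$ had the same size $r<t$. Then no $(r+1)$-set could contain two of them, so $n(t-r)\le\binom t{r+1}$, and for $r$ near $t/2$ the factor $t$ would be gained. But coverings may have entries covered only once, and then $|F_q\setminus F_p|=1$ is possible. Here refinedness and the geometry of the regular polygon come in: they bound the number of such entries. Let $U_s=\{(i,j):C(i,j)=\{s\}\}$.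

**Lemma 6.** In a refined rectangle covering of $S_n$, $|U_s|\le2n-3$ for every $s$.

*Proof.* **Step 1. Draw the entries of $U_s$ as chords.** Place points $v_1,m_1,v_2,m_2,\dots,v_n,m_n$ in this cyclic order as the corners of a convex $2n$-gon, and represent $(i,j)\in U_s$ by the chord $m_iv_j$. Since $j\ne i,i+1$, the chord is a diagonal. Distinct entries give distinct chords. A convex $2n$-gon has at most $2n-3$ pairwise noncrossing diagonals, so it suffices to show that no two of the chords cross.

**Step 2. Bring a crossing into standard position.** Suppose $m_iv_j$ and $m_kv_l$ cross. Their endpoints are distinct and alternate, so the cyclic order, in the direction of increasing index, is $m_i,m_k,v_j,v_l$ or $m_i,v_l,v_j,m_k$. The second, read from $m_k$ on, is $m_k,m_i,v_l,v_j$, which is the first with $(i,j)$ and $(k,l)$ exchanged. So assume the first. Both entries lie in the rectangle $R_s$, hence so do $(i,l)$ and $(k,j)$, and $S_{ij},S_{kl},S_{il},S_{kj}$ are positive. Choose integer representatives by going once around from $m_k$, where $m_k$ has position $k+\frac12$: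 then $k+\frac12<j<l<i+\frac12<k+n+\frac12$. As $S_{kj}>0$, $j\ne k+1$; as $S_{il}>0$, $l\ne i$. So
$$k+1<j<l<i\le k+n-1 .$$

**Step 3. A monotone ratio decides which product is larger.** For real $u\in(k+1,i)$ let
$$f(u)=\frac{\sin\frac{\pi(u-i)}n\,\sin\frac{\pi(u-i-1)}n}{\sin\frac{\pi(u-k)}n\,\sin\frac{\pi(u-k-1)}n} .$$
Here $u-i$ and $u-i-1$ lie in $(-n,0)$ and $u-k$, $u-k-1$ lie in $(0,n)$, so numerator and denominator are positive and $f>0$. Since $\cot$ has period $\pi$,
$$\tfrac n\pi(\log f)'(u)=\Big[\cot\tfrac{\pi(u-i+n)}n-\cot\tfrac{\pi(u-k)}n\Big]+\Big[\cot\tfrac{\pi(u-i-1+n)}n-\cot\tfrac{\pi(u-k-1)}n\Big].$$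
All four arguments lie in $(0,\pi)$. Since $i<k+n$, we have $u-i+n>u-k$ and $u-i-1+n>u-k-1$. As $\cot$ is strictly decreasing on $(0,\pi)$, both brackets are negative, so $f$ is strictly decreasing and $f(j)>f(l)$. By (2) this says $S_{ij}/S_{kj}>S_{il}/S_{kl}$, that is, $S_{ij}S_{kl}>S_{il}S_{kj}$. But $C(i,j)=C(k,l)=\{s\}$, so this contradicts refinedness. $\square$

The lemma can be checked on the hexagon factorization above. The rectangle of $T_1$ has rows $1,2$ and columns $4,5,6$ (numbering rows and columns from $1$). Its entries that lie in no other of the five rectangles are $(1,5),(1,6),(2,4),(2,5)$, because $(1,4)$ is also covered through $Q_3$ and $(2,6)$ through $Q_1$. In the displayed matrix, row $i$ has its zeros in columns $i,i+1$, so the chords are $m_1v_5,m_1v_6,m_2v_4,m_2v_5$. In the cyclic order $m_1,m_2,v_4,v_5,v_6$ no two of them cross.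

## Random chains: the lower bound in Theorem 2

**Step 1. Most vertices have few close neighbors.** We count ordered pairs $(p,q)$, $p\ne q$, with $|F_q\setminus F_p|=1$. By Lemma 1 each such pair comes with a facet $i\ni p$, $i\not\ni q$, and $\emptyset\ne F_q\cap G_i\subseteq F_q\setminus F_p$, so $|C(i,q)|=1$ and $(i,q)$ lies in some $U_s$. A given $(i,q)$ arises from at most two $p$, since facet $i$ has two vertices. By Lemma 6 there are at most $2t(2n-3)<4nt$ such ordered pairs. Let $K$ be the set of those $p$ for which at most $8t$ vertices $q$ satisfy $|F_q\setminus F_p|=1$. Fewer than $4nt/(8t)=n/2$ vertices are not in $K$, so $|K|\ge n/2$.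

**Step 2. Discard sets of extreme size.** Let $\mathcal F=\{F_p:p\in K,\ t/4\le|F_p|\le3t/4\}$. The LYM inequality says $\sum_F1/\binom t{|F|}\le1$ over an antichain. If $|F_p|<t/4$ or $|F_p|>3t/4$, then $\binom t{|F_p|}\le\binom t{\lfloor t/4\rfloor}$, so at most $\binom t{\lfloor t/4\rfloor}$ of the $F_p$ violate the size condition. Since the $F_p$ are distinct,
$$|\mathcal F|\ge\frac n2-\binom t{\lfloor t/4\rfloor}. \tag{14}$$

**Step 3. Count the sets that lie just below a random chain.** Let $\emptyset=Y_0\subset Y_1\subset\dots\subset Y_t=[t]$ be a uniformly random maximal chain, and let $X$ be the number of $F\in\mathcal F$ with $F\subset Y_{|F|+1}$. (Members of $\mathcal F$ have size less than $t$.) For $|F|=r$, $Y_{r+1}$ is a uniformly random $(r+1)$-set, and $t-r$ of these contain $F$, so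
$$\Pr[F\subset Y_{r+1}]=\frac{t-r}{\binom t{r+1}}=\frac{r+1}{\binom tr},\qquad\mathbb EX=\sum_{F\in\mathcal F}\frac{|F|+1}{\binom t{|F|}} .$$
An ordinary LYM argument would count $F=Y_{|F|}$; the larger event here has the extra factor $|F|+1$, which is the factor $t$ that we want. The price is that several members of $\mathcal F$ may be counted at once.

**Step 4. Bound the number of simultaneously counted pairs.** Let $F\ne F'$ in $\mathcal F$ be both counted, with $|F|\le|F'|$ (ties broken arbitrarily). Then $F\subset Y_{|F|+1}\subseteq Y_{|F'|+1}$ and $F'\subset Y_{|F'|+1}$. So $|F\setminus F'|\le|Y_{|F'|+1}\setminus F'|=1$, and $|F\setminus F'|=1$ by the antichain property; hence $Y_{|F'|+1}=F\cup F'$. For a given pair this has probability at most $1/\binom t{|F'|+1}$. Given $F'=F_p$ with $p\in K$, there are at most $8t$ sets $F=F_q$ with $|F\setminus F'|=1$. Therefore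
$$\mathbb E\binom X2\le\sum_{F'\in\mathcal F}\frac{8t}{\binom t{|F'|+1}}=\sum_{F'\in\mathcal F}\frac{8t}{t-|F'|}\cdot\frac{|F'|+1}{\binom t{|F'|}}\le32\,\mathbb EX,$$
where the last step uses $t-|F'|\ge t/4$.

**Step 5. Second moment.** We have $(\mathbb EX)^2\le\mathbb EX^2=2\,\mathbb E\binom X2+\mathbb EX\le65\,\mathbb EX$, so $\mathbb EX\le65$. Since $|F|+1\ge t/4$ and $\binom t{|F|}\le\binom t{\lfloor t/2\rfloor}$ for $F\in\mathcal F$, also $\mathbb EX\ge|\mathcal F|\cdot\frac{t/4}{\binom t{\lfloor t/2\rfloor}}$. Hence $|\mathcal F|\le\frac{260}t\binom t{\lfloor t/2\rfloor}$, and with (14)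
$$n\le\frac{520}t\binom t{\lfloor t/2\rfloor}+2\binom t{\lfloor t/4\rfloor}. \tag{15}$$

**Step 6. Estimate and conclude.** First, $\binom{2m}m\le4^m/\sqrt{2m+1}$: equality holds at $m=0$, and in the induction step one needs $\frac{2m+1}{2m+2}\le\sqrt{\frac{2m+1}{2m+3}}$, which is $(2m+1)(2m+3)\le(2m+2)^2$. For odd $t=2m-1$ use $\binom t{\lfloor t/2\rfloor}=\frac12\binom{2m}m$. In both cases $\binom t{\lfloor t/2\rfloor}\le2^tt^{-1/2}$. Secondly, for $j\le t/4$, the binomial theorem gives $\binom tj3^{-j}\le(4/3)^t$, so $\binom t{\lfloor t/4\rfloor}\le(4\cdot3^{-3/4})^t\le2^{0.82t}$, because $\log_23>1.58$ and $2-0.75\cdot1.58=0.815$. So (15) gives $n\le\kappa\,2^tt^{-3/2}$ with an absolute constant $\kappa$. Also $n\le2^t$ by Lemma 1, so $t\ge\log_2n$. Hence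
$$t\ge\log_2n+\tfrac32\log_2t-O(1)\ge\log_2n+\tfrac32\log_2\log_2n-O(1).$$
This holds for every refined covering, in particular for one with $t=\mathrm{RRCB}(S_n)$. Together with the upper bound already proved, this is the asymptotic formula of Theorem 2.

**Step 7. The ratio.** By Lemma 2, $\mathrm r_+(S_n)\ge\log_\varphi(n-1)=\log_2(n-1)/\log_2\varphi$. Dividing by $\mathrm{RRCB}(S_n)=(1+o(1))\log_2n$ gives
$$\liminf_{n\to\infty}\frac{\mathrm r_+(S_n)}{\mathrm{RRCB}(S_n)}\ge\frac1{\log_2\varphi}=1.4404\ldots,$$
and the proof of Theorem 2 is complete. $\square$
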